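\title{Bruhat intervals between dominant coweights and isometry classes of polytopes}

\begin{abstract}
To dominant coweights $\mu\le\lambda$ of an irreducible root system one attaches a Bruhat interval $[\theta(\mu),\theta(\lambda)]$ in the affine Weyl group, and a convex polytope that the dominant chamber shifted by $-\rho^\vee$ cuts out of the parallelepiped between $\mu$ and $\lambda$. We prove that isometric polytopes give isomorphic intervals. The proof isolates a finite list of data of the pair $(\mu,\lambda)$ that determines the interval and its Bruhat graph. Together with the lengths of the coroots, the same data classify the polytopes up to isometry. The converse implication is false, and the shift by $\rho^\vee$ cannot be enlarged to $2\rho^\vee$.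
\end{abstract}

\section{The question and the results}\label{sec:intro}

\subsection{An interval and a polytope}

Let $\Phi$ be a reduced crystallographic root system spanning a Euclidean space $V$ with inner product $(\cdot,\cdot)$. Fix positive roots $\Phi^+$, with simple roots $\alpha_i$, $i\in I$. Let $W$ be the Weyl group, $w_0$ its longest element, $\alpha^\vee=2\alpha/(\alpha,\alpha)$ the coroot of $\alpha$, $\Phi^\vee$ the set of coroots, and $Q^\vee=\bigoplus_i\mathbb Z\alpha_i^\vee$ the coroot lattice. For $\nu\in V$ we write $\nu_\alpha=(\nu,\alpha)$ and $\nu_i=(\nu,\alpha_i)$. A \emph{coweight} is a vector $\nu\in V$ with $\nu_\alpha\in\mathbb Z$ for all $\alpha\in\Phi$; it is \emph{dominant} if $\nu_\alpha\ge0$ for all $\alpha\in\Phi^+$. For coweights, $\mu\le\lambda$ means that $\lambda-\mu$ is a nonnegative integer combination of the simple coroots. An irreducible $\Phi$ is \emph{normalized} if its long coroots have length $\sqrt2$.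

The affine Weyl group $W_{\mathrm{aff}}=W_{\mathrm{aff}}(\Phi)$ is generated by the reflections of $V$ in the hyperplanes $H_{\alpha,k}=\{v:(v,\alpha)=k\}$, $\alpha\in\Phi$, $k\in\mathbb Z$. The \emph{alcoves} are the connected components of the complement of these hyperplanes. We take as fundamental alcove the antidominant one,
\[
A_{\mathrm{id}}=\{v:-1<(v,\alpha)<0\ \text{ for all }\alpha\in\Phi^+\},
\]
and regard $W_{\mathrm{aff}}$ as a Coxeter group generated by the reflections in the walls of $A_{\mathrm{id}}$, with its length function $\ell$ and its Bruhat order, both recalled in Section~\ref{sec:facts}. An element $x\in W_{\mathrm{aff}}$ is identified with the alcove $A_x=x(A_{\mathrm{id}})$. Since $w_0\Phi^+=-\Phi^+$, the alcove $A_0:=A_{w_0}$ is given by $0<(v,\alpha)<1$ for all $\alpha\in\Phi^+$. Translation by a coweight permutes the hyperplanes $H_{\alpha,k}$, so for a dominant coweight $\mu$ there is an element $\theta(\mu)\in W_{\mathrm{aff}}$ with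
\[
A_{\theta(\mu)}=\mu+A_0 .
\]

Let $\mu\le\lambda$ be dominant coweights. The first object attached to them is the Bruhat interval
\[
E=[\theta(\mu),\theta(\lambda)]=\{x\in W_{\mathrm{aff}}:\theta(\mu)\le x\le\theta(\lambda)\}.
\]
For the second, let $C$ be the cone spanned by the positive coroots, $\overline D=\{v:(v,\alpha)\ge0\text{ for all }\alpha\in\Phi^+\}$ the closed dominant chamber, and $\rho^\vee$ half the sum of the positive coroots. Put
\[
P^{\Phi^\vee}_{\mu,\lambda}=(\mu+C)\cap(\lambda-C)\cap(\overline D-\rho^\vee)\subseteq V .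
\]

The two objects are related as follows. For dominant $\nu,\nu'$ with $\nu'-\nu\in Q^\vee$ one has $\theta(\nu)\le\theta(\nu')$ if and only if $\nu\le\nu'$ (Lemma~\ref{lem:dominance}). So the dominant $\nu\in\mu+Q^\vee$ with $\theta(\nu)\in E$ are the points of $\mu+Q^\vee$ in $(\mu+C)\cap(\lambda-C)\cap\overline D$. Up to translation, the parallelepiped $(\mu+C)\cap(\lambda-C)$ depends on $\lambda-\mu$ alone, and the chamber records which walls come close enough to matter. One expects $E$ to depend only on $\lambda-\mu$ when the parallelepiped is far from all walls, and the issue is how far is far enough. The polytope $P^{\Phi^\vee}_{\mu,\lambda}$ proposes an answer: the wall $(v,\alpha_i)=0$ matters only if the parallel wall $(v,\alpha_i)=-1$ still cuts the parallelepiped. The question posed in \cite{Lib} is whether the isometry class of this polytope determines the poset $E$, even across different root systems. It does.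

\begin{theorem}\label{thm:A}
Let $\Phi\subset V$ and $\Phi'\subset V'$ be irreducible normalized root systems, $\mu\le\lambda$ dominant coweights of $\Phi$, and $\mu'\le\lambda'$ dominant coweights of $\Phi'$. If there is a distance-preserving bijection between $P^{\Phi^\vee}_{\mu,\lambda}$ and $P^{\Phi'^\vee}_{\mu',\lambda'}$, then the Bruhat intervals $[\theta(\mu),\theta(\lambda)]\subseteq W_{\mathrm{aff}}(\Phi)$ and $[\theta'(\mu'),\theta'(\lambda')]\subseteq W_{\mathrm{aff}}(\Phi')$ are isomorphic as posets.
\end{theorem}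

Here and below, primes mark the objects attached to $(\Phi',\mu',\lambda')$.

\subsection{Two examples}

\begin{example}[Rank one]\label{ex:A1}
Let $\Phi=\{\pm\alpha\}$ and use the coordinate $v\mapsto(v,\alpha)$ on $V$. Then $\alpha^\vee=2$, $\rho^\vee=1$, the coweights are the integers, the alcoves are the intervals $(n,n+1)$, and $A_{\mathrm{id}}=(-1,0)$. The length of $(n,n+1)$ is $|n+1|$, so there are two elements of each positive length. The reflection in the point $k$ sends $(n,n+1)$ to $(2k-n-1,2k-n)$, so two alcoves whose lengths differ by one are exchanged by a reflection. Hence $x<y$ if and only if $\ell(x)<\ell(y)$. Let $\lambda=\mu+k\alpha^\vee$ with $k\ge1$. The alcoves $\theta(\mu)=(\mu,\mu+1)$ and $\theta(\lambda)$ have lengths $\mu+1$ and $\mu+1+2k$, so $E$ consists of these two and of two elements of each of the $2k-1$ intermediate lengths: $4k$ elements in all. The polytope is the segment from $\mu$ to $\lambda$, of Euclidean length $k\sqrt2$ when $\Phi$ is normalized. Both objects depend on $k$ alone, and each determines $k$.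
\end{example}

\begin{example}[A family in type $A_2$]\label{ex:A2}
Write a coweight as $(\nu_1,\nu_2)$, so that $\alpha_1^\vee=(2,-1)$ and $\alpha_2^\vee=(-1,2)$. Let $b,c\ge0$, $\mu=(c,b)$ and $\lambda=\mu+\alpha_1^\vee+2\alpha_2^\vee=(c,b+3)$. The parallelogram consists of the points $v=\mu+x_1\alpha_1^\vee+x_2\alpha_2^\vee$ with $0\le x_1\le1$, $0\le x_2\le2$, and on it
\begin{equation}\label{eq:A2}
(v,\alpha_1)=c+2x_1-x_2\ge c-2,\qquad (v,\alpha_2)=b+2x_2-x_1\ge b-1 .
\end{equation}
So the polytope is the whole parallelogram for $c\ge1$, and a pentagon for $c=0$ (Figure~\ref{fig:A2}). By Theorem~\ref{thm:A} the intervals for $c=1$ and $c=2$ are isomorphic. This cannot be seen from the dominant coweights alone: if $b\ge1$, all six points with $x_1,x_2\in\mathbb Z$ are dominant for $c=2$, while for $c=1$ the corner $\lambda-\alpha_1^\vee=(-1,b+4)$ is not. The intervals for $c=0$ and $c=2$ are not isomorphic (Proposition~\ref{prop:shift}).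
\end{example}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=2]
\fill[gray!25] (0,0) -- (1,0) -- (0,1.732) -- (-0.5,1.732) -- (-0.5,0.866) -- cycle;
\draw[thick] (0,0) -- (1,0) -- (0,1.732) -- (-1,1.732) -- cycle;
\draw[dashed] (-0.5,-0.2) node[below] {\small $c=0$} -- (-0.5,2);
\draw[dashed] (-1,-0.2) node[below] {\small $c=1$} -- (-1,2);
\draw[dashed] (-1.5,-0.2) node[below] {\small $c=2$} -- (-1.5,2);
\fill (0,0) circle (1pt) (1,0) circle (1pt) (-0.5,0.866) circle (1pt) (0.5,0.866) circle (1pt) (-1,1.732) circle (1pt) (0,1.732) circle (1pt);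
\node[below] at (0,0) {$\mu$};
\node[right] at (1,0) {$\mu+\alpha_1^\vee$};
\node[above right] at (0,1.732) {$\lambda$};
\end{tikzpicture}
\caption{Type $A_2$, with $\mu=(c,b)$ and $\lambda=\mu+\alpha_1^\vee+2\alpha_2^\vee$. The parallelogram is $(\mu+C)\cap(\lambda-C)$ and the dots are its points in $\mu+Q^\vee$. The dashed lines show the position of the wall $(v,\alpha_1)=-1$ for $c=0,1,2$. The polytope $P^{\Phi^\vee}_{\mu,\lambda}$ is the part of the parallelogram to the right of the wall: the shaded pentagon for $c=0$, the whole parallelogram for $c\ge1$.}\label{fig:A2}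
\end{figure}

\subsection{The data of a pair}

Theorem~\ref{thm:A} factors through a finite list of data. Let $\Phi$ be arbitrary, possibly reducible, and let $\mu\le\lambda$ be dominant. Write
\[
\lambda-\mu=\sum_{i\in I}a_i\alpha_i^\vee,\qquad J=\{i\in I:a_i>0\},
\]
\[
F=\{i\in I:\lambda_i-2a_i\ge-1\},\qquad N=I\setminus F .
\]
The indices in $F$ are called \emph{free} and those in $N$ \emph{cutting}. If $i\notin J$, then $\lambda_i-2a_i=\lambda_i\ge0$; so $N\subseteq J$. The names come from one identity, which is used throughout. Since $(\alpha_i^\vee,\alpha_i)=2$ and $(\alpha_j^\vee,\alpha_i)\le0$ for $j\ne i$, a point $\eta=\lambda-\sum_jd_j\alpha_j^\vee$ with real $d_j$ satisfies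
\begin{equation}\label{eq:coord}
\eta_i=(\lambda_i-2a_i)+2(a_i-d_i)+\sum_{j\ne i}|(\alpha_j^\vee,\alpha_i)|\,d_j .
\end{equation}
The parallelepiped is given by $0\le d_j\le a_j$ for all $j$, so the minimum of $(\cdot,\alpha_i)$ on it is $\lambda_i-2a_i$, attained at the vertex $\lambda-a_i\alpha_i^\vee$. Thus $i$ is cutting exactly when the wall $(v,\alpha_i)=-1$ cuts off part of the parallelepiped. Taking $\eta=\mu$ in \eqref{eq:coord} gives
\begin{equation}\label{eq:M}
\lambda_i-2a_i=\mu_i-M_i,\qquad M_i=\sum_{j\ne i}|(\alpha_j^\vee,\alpha_i)|\,a_j .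
\end{equation}
In Example~\ref{ex:A2}, $J=\{1,2\}$, and $N=\{1\}$ for $c=0$ while $N=\emptyset$ for $c\ge1$.

The \emph{Bruhat graph} of $E$ is the directed graph with vertex set $E$ and an edge $x\to rx$ whenever $r$ is a reflection, $x<rx$, and $x,rx\in E$.

\begin{theorem}\label{thm:B}
Let $\Phi,\Phi'$ be reduced crystallographic root systems, possibly reducible, with $\mu\le\lambda$ and $\mu'\le\lambda'$ dominant. Suppose there is a bijection $\sigma:J\to J'$ with $(\alpha_i^\vee,\alpha_j)=(\alpha'^\vee_{\sigma i},\alpha'_{\sigma j})$ and $a_i=a'_{\sigma i}$ for all $i,j\in J$, with $\sigma(N)=N'$, and with $\mu_j=\mu'_{\sigma j}$ for all $j\in N$. Then $[\theta(\mu),\theta(\lambda)]\cong[\theta'(\mu'),\theta'(\lambda')]$ as posets, by a bijection that is also an isomorphism of Bruhat graphs.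
\end{theorem}

\begin{theorem}\label{thm:C}
Let $\Phi,\Phi'$ be irreducible and normalized, with $\mu\le\lambda$ and $\mu'\le\lambda'$ dominant. Then $P^{\Phi^\vee}_{\mu,\lambda}$ and $P^{\Phi'^\vee}_{\mu',\lambda'}$ are isometric if and only if there is a bijection $\sigma:J\to J'$ with $(\alpha_i^\vee,\alpha_j^\vee)=(\alpha'^\vee_{\sigma i},\alpha'^\vee_{\sigma j})$ and $a_i=a'_{\sigma i}$ for all $i,j\in J$, with $\sigma(N)=N'$, and with $\mu_j=\mu'_{\sigma j}$ for all $j\in N$.
\end{theorem}

\begin{proof}[Proof of Theorem~\ref{thm:A} from Theorems~\ref{thm:B} and~\ref{thm:C}]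
An isometry gives a bijection $\sigma$ as in Theorem~\ref{thm:C}. Since $(\alpha_i^\vee,\alpha_j)=2(\alpha_i^\vee,\alpha_j^\vee)/(\alpha_j^\vee,\alpha_j^\vee)$, the bijection $\sigma$ preserves the Cartan integers, and Theorem~\ref{thm:B} applies. The Bruhat graphs are then isomorphic as well.
\end{proof}

The difficulty in Theorem~\ref{thm:B} is that the coordinates $\mu_i$ at free indices are not part of the data, whereas the Bruhat order depends on the position of an alcove relative to $A_{\mathrm{id}}$. In Section~\ref{sec:triples} we label alcoves redundantly by triples $(u,\nu,v)$ with $u,v\in W$ and $\nu\in\mu+Q^\vee$, and we lift the edges of the Bruhat graph to moves between triples whose rule does not involve $\nu$. In Section~\ref{sec:S} we single out a set $S$ of triples that covers $E$, that can be described by the data, and in which two triples with the same alcove differ only by reflections at cutting indices; the threshold $-1$ enters there. Section~\ref{sec:B} transports $S$ from $\Phi$ to $\Phi'$. Section~\ref{sec:C} recovers the data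 from the facets of the polytope. Section~\ref{sec:sharp} shows that the converse of Theorem~\ref{thm:A} fails and that $\rho^\vee$ cannot be replaced by $2\rho^\vee$.

\section{Standard facts}\label{sec:facts}

Until the end of Section~\ref{sec:B}, $\Phi$ may be reducible. We write $[\mathcal P]\in\{0,1\}$ for the truth value of a statement $\mathcal P$, and $\gamma>0$ or $\gamma<0$ for $\gamma\in\Phi^+$ or $\gamma\in-\Phi^+$. The reflection in $H_{\alpha,k}$ is $s_{\alpha,k}(y)=s_\alpha y+k\alpha^\vee$, where $s_\alpha y=y-(y,\alpha)\alpha^\vee$; we put $s_i=s_{\alpha_i}$, and $t_\nu$ is the translation by $\nu$. Let $\rho$ be half the sum of the positive roots and $\varpi_i$ the fundamental weights, $(\varpi_i,\alpha_j^\vee)=\delta_{ij}$. Indices $i\ne j$ are \emph{adjacent} if $(\alpha_i,\alpha_j)\ne0$. For $K\subseteq I$ let $V_K$ be the span of the $\alpha_k$, $k\in K$, and put $\Phi_K=\Phi\cap V_K$, $W_K=\langle s_k:k\in K\rangle$ and $Q_K^\vee=\bigoplus_{k\in K}\mathbb Z\alpha_k^\vee$. A vector $\nu$ is \emph{$K$-dominant} if $\nu_k\ge0$ for all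 $k\in K$. We abbreviate $I\setminus\{i\}$ to $I\setminus i$. The following textbook facts are used.

\begin{itemize}
\item[(R1)] A root $\alpha$ is positive if and only if $\alpha^\vee$ is a nonnegative integer combination of simple coroots, and the same simple indices occur in $\alpha$ and in $\alpha^\vee$. One has $(\rho,\alpha_i^\vee)=(\rho^\vee,\alpha_i)=1$. If two positive coroots have negative inner product, their sum is a coroot. In an irreducible system the ratio of two squared coroot lengths, the larger over the smaller, is $1$, $2$ or $3$.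
\item[(R2)] For $w\in W$, $\ell(w)$ is the number of $\gamma>0$ with $w\gamma<0$, and $\rho-w^{-1}\rho$ is the sum of these $\gamma$. Moreover $\ell(w_0)=|\Phi^+|$. For $\alpha>0$, $\ell(ws_\alpha)<\ell(w)$ if and only if $w\alpha<0$.
\item[(R3)] For $w\in W_K$ and $y\in V$ one has $wy-y\in V_K$; so $W_K$ acts faithfully on $V_K$, and $s_\alpha\in W_K$ forces $\alpha\in\Phi_K$. Further $\Phi_K=W_K\{\alpha_k:k\in K\}$, $W_K\cap W_L=W_{K\cap L}$, and $W_{I\setminus i}$ is the stabilizer of $\varpi_i$ in $W$.
\item[(R4)] Every $W_K$-orbit in $V$ contains a $K$-dominant vector. For a coweight $\nu$ and $w\in W$ one has $w\nu-\nu\in Q^\vee$, and $w\nu\le\nu$ if $\nu$ is dominant. Dually, $\varpi_i-w\varpi_i$ is a nonnegative integer combination of simple roots.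
\item[(R5)] $W_{\mathrm{aff}}=\{t_\kappa w:\kappa\in Q^\vee,\ w\in W\}$ acts simply transitively on the alcoves. The length $\ell(x)$ is the number of hyperplanes $H_{\alpha,k}$ separating $A_x$ from $A_{\mathrm{id}}$. If $r$ is the reflection in $H_{\alpha,k}$, then $\ell(x)<\ell(rx)$ if and only if $A_x$ and $A_{\mathrm{id}}$ lie on the same side of $H_{\alpha,k}$. The Bruhat order is the reflexive transitive closure of the relations $x<rx$ with $r$ such a reflection and $\ell(x)<\ell(rx)$.
\item[(R6)] An element $y$ is covered by $x$ in the Bruhat order if and only if $y=rx$ for a reflection $r$ and $\ell(y)=\ell(x)-1$. For a reducible $\Phi$, the group $W_{\mathrm{aff}}$, its alcoves and its Bruhat order are the products of those of the components.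
\end{itemize}

Fact (R6) is not needed for the three theorems; it is used in Corollary~\ref{cor:product} and in Section~\ref{sec:sharp}.

\section{Triples and moves}\label{sec:triples}

Fix dominant $\mu\le\lambda$. We want coordinates on the set of alcoves in which the origin can be moved from $\mu$ to another coweight. Let
\[
T=W\times(\mu+Q^\vee)\times W,\qquad \pi(u,\nu,v)=u\,(\nu+v^{-1}A_0).
\]
The alcove $\nu+v^{-1}A_0$ is one of the $|W|$ alcoves around the point $\nu$, and $u$ moves it by the finite Weyl group. When $\mu\in Q^\vee$, the triple $(u,\nu,v)$ is the factorization $x=ut_\nu v^{-1}w_0$ of the element $x$ with $A_x=\pi(u,\nu,v)$. By (R4), $W$ acts on $T$ by $g(u,\nu,v)=(ug^{-1},g\nu,vg^{-1})$.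

\begin{lemma}\label{lem:fibers}
The map $\pi$ is onto the set of alcoves, and its fibers are the $W$-orbits in $T$.
\end{lemma}

\begin{proof}
If $A$ is an alcove, so is $A-\mu$. By (R5), $A-\mu=t_\kappa wA_0$ with $\kappa\in Q^\vee$, $w\in W$, and then $A=\pi(e,\mu+\kappa,w^{-1})$. The map $\pi$ is constant on orbits, since $ug^{-1}(g\nu+gv^{-1}A_0)=u(\nu+v^{-1}A_0)$. Let $\pi(u,\nu,v)=\pi(u_1,\nu_1,v_1)$ and put $g=u_1^{-1}u$. The map
\[
(u_1t_{\nu_1}v_1^{-1})^{-1}\,ut_\nu v^{-1}=v_1t_{g\nu-\nu_1}gv^{-1}=t_{v_1(g\nu-\nu_1)}\,v_1gv^{-1}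
\]
stabilizes $A_0$, and it lies in $W_{\mathrm{aff}}$ because $g\nu-\nu_1\in Q^\vee$. So it is the identity: $\nu_1=g\nu$, $v_1=vg^{-1}$, and $u_1=ug^{-1}$.
\end{proof}

Let $T_x=\pi^{-1}(A_x)$ and $o=(e,\mu,e)$. For dominant $\nu\in\mu+Q^\vee$ we have $(e,\nu,e)\in T_{\theta(\nu)}$; in particular $o\in T_{\theta(\mu)}$.

\begin{definition}\label{def:moves}
Let $\alpha\in\Phi^+$ and $m\in\mathbb Z$. A \emph{move} is one of
\begin{align*}
\text{(L)}\quad&(u,\nu,v)\to(us_\alpha,\ \nu+m\alpha^\vee,\ v)&&\text{with } m\ge[u\alpha>0],\\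
\text{(R)}\quad&(u,\nu,v)\to(u,\ \nu+m\alpha^\vee,\ vs_\alpha)&&\text{with } m\ge[v\alpha>0].
\end{align*}
We write $\tau\preceq\tau_2$ if $\tau_2$ is reached from $\tau$ by a finite, possibly empty, sequence of moves.
\end{definition}

By (R2), a move that shortens $u$ or $v$ may be made with $m=0$, and a move that lengthens it costs at least one coroot. Since $m\ge0$ always, $\nu$ weakly increases along moves for the order $\le$. The rule does not involve $\nu$, so it is insensitive to the position of $\mu$.

\begin{example}[Rank one, continued]\label{ex:A1triples}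
Let $W=\{e,s\}$ and $\lambda=\mu+2k$, $k\ge1$, in the coordinate of Example~\ref{ex:A1}. For $\nu\ge1$ the alcoves and their lengths are
\[
\begin{array}{c|cccc}
\tau&(e,\nu,e)&(e,\nu,s)&(s,\nu,e)&(s,\nu,s)\\ \hline
\pi(\tau)&(\nu,\nu+1)&(\nu-1,\nu)&(-\nu-1,-\nu)&(-\nu,-\nu+1)\\
\text{length}&\nu+1&\nu&\nu&\nu-1
\end{array}
\]
and the second row holds for all $\nu$. A move turns an $e$ into $s$ and adds $2m$ to $\nu$ with $m\ge1$, or turns an $s$ into $e$ and adds $2m$ with $m\ge0$. So the triples reached from $o$ are $o$ itself and the $(u,\mu+2j,v)$ with $j\ge\max(1,[u=s]+[v=s])$. Those with $j\le k$ number $1+3k+(k-1)=4k$. By the table their alcoves are distinct; $o$ and $(e,\lambda,e)$ give $\theta(\mu)$ and $\theta(\lambda)$, and the others have lengths strictly between $\mu+1$ and $\mu+1+2k$. So $\pi$ is a bijection from this set of triples onto $E$, and every move between such triples increases the length. The set and its moves are described by $(u,j,v)$ without mention of $\mu$. This proves again that $E$ depends only on $k$, in a way that does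 not need the explicit form of the Bruhat order.

Two things could have gone wrong. A move need not go up in the Bruhat order: $(e,-4,e)\to(s,-2,e)$ leads from $(-4,-3)$, of length $3$, to $(1,2)$, of length $2$. And two of the triples could have had the same alcove; this did not happen because the fiber of $(u,\nu,v)$ also contains only $(us,-\nu,vs)$. The rest of this section deals with the first point, and Section~\ref{sec:S} with the second.
\end{example}

\begin{lemma}\label{lem:movebasic}
Let $\tau=(u,\nu,v)$ and let $\tau\to\tau_2$ be a move with parameters $\alpha,m$.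
\begin{itemize}
\item[(a)] $\pi(\tau_2)=s_{u\alpha,-m}\,\pi(\tau)$ for an L-move, and $\pi(\tau_2)=s_{u\alpha,\nu_\alpha+m}\,\pi(\tau)$ for an R-move.
\item[(b)] The height $h(u,\nu,v)=2(\rho,\nu)-\ell(u)-\ell(v)$ satisfies $h(\tau_2)\ge h(\tau)+1$. Hence $\preceq$ is a partial order.
\end{itemize}
\end{lemma}

\begin{proof}
(a) We have $us_{\alpha,k}u^{-1}=s_{u\alpha,k}$. For an L-move, $s_\alpha t_{m\alpha^\vee}(y)=s_\alpha y-m\alpha^\vee=s_{\alpha,-m}(y)$, so $\pi(\tau_2)=us_{\alpha,-m}(\nu+v^{-1}A_0)$. For an R-move, the map $y\mapsto\nu+m\alpha^\vee+s_\alpha(y-\nu)=s_\alpha y+(\nu_\alpha+m)\alpha^\vee$ is $s_{\alpha,\nu_\alpha+m}$, and it sends $\nu+v^{-1}A_0$ to $\nu+m\alpha^\vee+s_\alpha v^{-1}A_0$.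

(b) The statement is symmetric in $u$ and $v$, so take an L-move. The height changes by the integer $2m(\rho,\alpha^\vee)-(\ell(us_\alpha)-\ell(u))$. If $u\alpha<0$, then $m\ge0$ and $\ell(us_\alpha)<\ell(u)$. If $u\alpha>0$, then $m\ge1$ and $\ell(us_\alpha)-\ell(u)\le\ell(s_\alpha)$, so it suffices to show $\ell(s_\alpha)\le2(\rho,\alpha^\vee)-1$. By (R2), $(\rho,\alpha^\vee)\alpha=\rho-s_\alpha\rho$ is the sum of the $\ell(s_\alpha)$ roots $\gamma>0$ with $s_\alpha\gamma<0$. Pair with $\alpha^\vee$. Each such $\gamma$ has $(\gamma,\alpha^\vee)\ge1$, because $s_\alpha\gamma=\gamma-(\gamma,\alpha^\vee)\alpha$ is negative, and $\gamma=\alpha$ contributes $2$. Thus $2(\rho,\alpha^\vee)\ge\ell(s_\alpha)+1$.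
\end{proof}

To decide whether a reflection in $H_{u\alpha,k}$ goes up, we need the positions of $\pi(\tau)$ and $A_{\mathrm{id}}$ in the direction $u\alpha$. A point $u(\nu+v^{-1}z)$ with $z\in A_0$ pairs with $u\alpha$ to $\nu_\alpha+(z,v\alpha)$. Hence, for any root $\alpha$, the functional $(\cdot,u\alpha)$ maps
\begin{equation}\label{eq:pos}
\begin{array}{lcl}
\pi(\tau)&\text{into}&\bigl(\nu_\alpha-[v\alpha<0],\ \nu_\alpha+[v\alpha>0]\bigr),\\[2pt]
A_{\mathrm{id}}&\text{into}&\bigl(-[u\alpha>0],\ [u\alpha<0]\bigr).
\end{array}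
\end{equation}
The offset between these two unit intervals is
\[
n(\tau,\alpha)=\nu_\alpha+[u\alpha>0]+[v\alpha>0]-1 ,
\]
so $|n(\tau,\alpha)|$ is the number of hyperplanes $H_{u\alpha,k}$ separating $\pi(\tau)$ from $A_{\mathrm{id}}$. Substituting in the definition gives $n(\tau,-\alpha)=-n(\tau,\alpha)$ and $n(g\tau,\alpha)=n(\tau,g^{-1}\alpha)$. Call $\tau$ \emph{positive} if $n(\tau,\alpha)\ge0$ for all $\alpha\in\Phi^+$. For dominant $\nu$, every triple $(u,\nu,e)$ or $(e,\nu,v)$ is positive.

Every hyperplane is $H_{u\alpha,k}$ for exactly one $\alpha\in\Phi^+$ and one $k$, and by (R2) $\sum_{\alpha>0}n(\tau,\alpha)=2(\rho,\nu)+(|\Phi^+|-\ell(u))+(|\Phi^+|-\ell(v))-|\Phi^+|$. Therefore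
\begin{equation}\label{eq:length}
\ell(x)=\sum_{\alpha>0}|n(\tau,\alpha)|\ \ge\ h(\tau)+\ell(w_0)\qquad(\tau\in T_x),
\end{equation}
with equality if and only if $\tau$ is positive. In particular $\ell(\theta(\nu))=2(\rho,\nu)+\ell(w_0)$, and $\ell(\theta(\lambda))-\ell(\theta(\mu))=2\sum_ia_i$.

The next three lemmas compare moves with the Bruhat order. Edges of the Bruhat graph lift to moves from \emph{every} triple in the fiber, moves descend to edges from \emph{positive} triples, and every triple can be moved to a positive one in its fiber. We say that an alcove lies below or above $H_{u\alpha,k}$ according as $(\cdot,u\alpha)$ is less or greater than $k$ on it.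

\begin{lemma}[Lifting]\label{lem:lift}
If $x<y=rx$ with $r$ a reflection and $\tau\in T_x$, then there is a move $\tau\to\tau_2$ with $\tau_2\in T_y$. Hence if $x\le y$, then for every $\tau\in T_x$ there is $\tau_2\in T_y$ with $\tau\preceq\tau_2$.
\end{lemma}

\begin{proof}
Let $\tau=(u,\nu,v)$ and write the hyperplane of $r$ as $H_{u\alpha,k}$ with $\alpha\in\Phi^+$. By (R5), $A_x$ and $A_{\mathrm{id}}$ lie on the same side of it. If both lie below, then $k\ge\nu_\alpha+[v\alpha>0]$ by \eqref{eq:pos}, so the R-move with $m=k-\nu_\alpha$ is allowed. If both lie above, then $k\le-[u\alpha>0]$, so the L-move with $m=-k$ is allowed. In both cases the target has alcove $rA_x$ by Lemma~\ref{lem:movebasic}(a). The last claim follows by iteration along a chain from $x$ to $y$.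
\end{proof}

\begin{lemma}[Descent]\label{lem:descent}
If $\tau$ is positive and $\tau\to\tau_2$ is a move, then $\pi(\tau_2)=r\,\pi(\tau)$ for a reflection $r$, and $\pi(\tau)<\pi(\tau_2)$.
\end{lemma}

\begin{proof}
Let $\tau=(u,\nu,v)$; the reflection is $r=s_{u\alpha,k}$ as in Lemma~\ref{lem:movebasic}(a). For an L-move, $k=-m\le-[u\alpha>0]$, so $A_{\mathrm{id}}$ lies above $H_{u\alpha,k}$ by \eqref{eq:pos}. Positivity gives $\nu_\alpha-[v\alpha<0]=\nu_\alpha+[v\alpha>0]-1\ge-[u\alpha>0]\ge k$, so $\pi(\tau)$ lies above it too. For an R-move, $k=\nu_\alpha+m\ge\nu_\alpha+[v\alpha>0]$, so $\pi(\tau)$ lies below. Positivity gives $\nu_\alpha+[v\alpha>0]\ge1-[u\alpha>0]=[u\alpha<0]$, so $k\ge[u\alpha<0]$ and $A_{\mathrm{id}}$ lies below too. Now apply (R5).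
\end{proof}

\begin{lemma}[Positive representatives]\label{lem:positive}
For every $\tau\in T$ there is $g\in W$ such that $g\tau$ is positive and $\tau\preceq g\tau$.
\end{lemma}

\begin{proof}
Let $\tau=(u,\nu,v)$ and suppose $n(\tau,\alpha)<0$ for some $\alpha\in\Phi^+$, that is, $-\nu_\alpha\ge[u\alpha>0]+[v\alpha>0]$. The L-move with $m=[u\alpha>0]$ followed by the R-move with $m=-\nu_\alpha-[u\alpha>0]\ge[v\alpha>0]$ leads to $(us_\alpha,\nu-\nu_\alpha\alpha^\vee,vs_\alpha)=s_\alpha\tau$. Repeat with $s_\alpha\tau$ in place of $\tau$. The process stops, because $h$ increases and the orbit is finite, and it stops at a positive triple.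
\end{proof}

As a first application we show that $E$ is not empty.

\begin{lemma}\label{lem:dominance}
Let $\nu,\nu'\in\mu+Q^\vee$ be dominant. Then $\theta(\nu)\le\theta(\nu')$ if and only if $\nu\le\nu'$, and in that case $(e,\nu,e)\preceq(e,\nu',e)$.
\end{lemma}

\begin{proof}
If $\theta(\nu)\le\theta(\nu')$, then $(e,\nu,e)\preceq g(e,\nu',e)$ for some $g\in W$ by Lemmas~\ref{lem:lift} and~\ref{lem:fibers}, so $\nu\le g\nu'\le\nu'$. Conversely let $\nu\le\nu'$, $\nu\ne\nu'$. Among the positive coroots $\alpha^\vee$ with $\nu+\alpha^\vee\le\nu'$ (a simple coroot occurring in $\nu'-\nu$ is one) choose one that is maximal for $\le$. We claim that $\nu+\alpha^\vee$ is dominant. If $(\nu+\alpha^\vee,\alpha_i)<0$, then $(\alpha^\vee,\alpha_i)<0$, so $\alpha^\vee+\alpha_i^\vee$ is a positive coroot by (R1). By maximality $\alpha_i^\vee$ does not occur in $\kappa=\nu'-\nu-\alpha^\vee$, so $(\kappa,\alpha_i)\le0$ and $(\nu+\alpha^\vee,\alpha_i)=\nu'_i-(\kappa,\alpha_i)\ge0$, a contradiction. Now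
\[
(e,\nu,e)\to(s_\alpha,\nu+\alpha^\vee,e)\to(e,\nu+\alpha^\vee,e)
\]
are L-moves with $m=1$ and $m=0$ from positive triples, so $\theta(\nu)<\theta(\nu+\alpha^\vee)$ by Lemma~\ref{lem:descent}. Induction on $(\rho,\nu'-\nu)$ finishes the proof.
\end{proof}

\section{Admissible triples and the role of free indices}\label{sec:S}

We now choose, in each fiber $T_x$ with $x\in E$, the triples that can be reached from $o$. The upper bound $x\le\theta(\lambda)$ is replaced by a condition on the orbit of $\nu$, which is the same for all triples of a fiber.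

\begin{definition}
A triple $\tau=(u,\nu,v)\in T$ is \emph{admissible} if $o\preceq\tau$ and $w\nu\le\lambda$ for all $w\in W$. Let $S$ be the set of admissible triples.
\end{definition}

The triples $o$ and $(e,\lambda,e)$ are admissible by (R4) and Lemma~\ref{lem:dominance}. In rank one $S$ is the set of $4k$ triples of Example~\ref{ex:A1triples}.

\begin{lemma}\label{lem:Sbasic}
\begin{itemize}
\item[(a)] For $x\in E$ we have $T_x\cap S=\{\tau\in T_x:o\preceq\tau\}\ne\emptyset$.
\item[(b)] Let $\tau\in S$ and $\tau\preceq\tau_2$. If $\tau_2\in W\tau$ or $\pi(\tau_2)\in E$, then $\tau_2\in S$.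
\end{itemize}
\end{lemma}

\begin{proof}
(a) Lemma~\ref{lem:lift} for $\theta(\mu)\le x$ gives a triple $\tau\in T_x$ with $o\preceq\tau$. Let $\tau=(u,\nu,v)\in T_x$ be arbitrary. Lemma~\ref{lem:lift} for $x\le\theta(\lambda)$ gives $\tau\preceq g(e,\lambda,e)$ for some $g$, so $\nu\le g\lambda\le\lambda$. Applied to all $w\tau\in T_x$, this gives $w\nu\le\lambda$ for all $w\in W$.

(b) We have $o\preceq\tau_2$. If $\tau_2\in W\tau$, the middle entries of $\tau$ and $\tau_2$ have the same $W$-orbit. If $\pi(\tau_2)\in E$, use (a).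
\end{proof}

The definition of $S$ and the fibers of $\pi$ involve the action of all of $W$ on $\mu+Q^\vee$, and the action of $s_i$ depends on $\mu_i$. We must show that only $W_N$ is needed. One tool is a lower bound for $\nu-\mu$, the price of leaving a parabolic subgroup.

\begin{lemma}\label{lem:cost}
If $o\preceq(u,\nu,v)$, then $\nu\ge\mu$, and for each $i\in I$ the coefficient of $\alpha_i^\vee$ in $\nu-\mu$ is at least $[u\notin W_{I\setminus i}]+[v\notin W_{I\setminus i}]$.
\end{lemma}

\begin{proof}
The coefficient is $0$ at $o$ and never decreases along a chain of moves from $o$. If $u\notin W_{I\setminus i}$, the chain contains an L-move whose first entries satisfy $u_1\in W_{I\setminus i}$ and $u_1s_\alpha\notin W_{I\setminus i}$. Then $s_\alpha\notin W_{I\setminus i}$, so $\alpha\notin\Phi_{I\setminus i}$ and $\alpha_i$ occurs in $\alpha$ with positive coefficient. By (R3) it occurs in $u_1\alpha$ with the same coefficient, so $u_1\alpha>0$ and $m\ge1$. By (R1) this move raises the coefficient of $\alpha_i^\vee$ by at least $1$. If $v\notin W_{I\setminus i}$,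 the same argument produces an R-move, hence a different move of the chain, with the same effect.
\end{proof}

The other tool is the definition of a free index: at such an index a coweight below $\lambda$ can hardly fail to be dominant.

\begin{lemma}\label{lem:free}
Let $\eta=\lambda-\sum_jd_j\alpha_j^\vee$ with integers $d_j\ge0$.
\begin{itemize}
\item[(a)] If $i\in F$, then $\eta_i\ge2(a_i-d_i)-1$.
\item[(b)] Let $G=\{i\in I:\eta_i<0\}$, and suppose that every $i\in G$ is free and satisfies $d_i\le a_i$. Then $\eta^+=\eta+\sum_{i\in G}\alpha_i^\vee$ is dominant, lies in $W\eta$, and satisfies $\eta^+\le\lambda$.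
\end{itemize}
\end{lemma}

\begin{proof}
Part (a) is read off from \eqref{eq:coord}. For (b), let $i\in G$. In \eqref{eq:coord} the first term is at least $-1$, the other two are nonnegative, and the sum is negative. So $\eta_i=-1$, $\lambda_i=2a_i-1$, $d_i=a_i$, and $d_j=0$ for all $j$ adjacent to $i$. From $\lambda_i\ge0$ we get $d_i=a_i\ge1$. Hence no two elements of $G$ are adjacent, $\eta^+=\bigl(\prod_{i\in G}s_i\bigr)\eta$, and $\eta^+=\lambda-\sum_jd_j^+\alpha_j^\vee$ with $d_j^+=d_j-[j\in G]\ge0$. It remains to show $\eta_k^+\ge0$ for all $k$. If $k\in G$, then $\eta_k^+=-1+2=1$. If $k$ is adjacent to an element of $G$, then $d_k^+=d_k=0$, and $\eta_k^+=\lambda_k+\sum_{j\ne k}|(\alpha_j^\vee,\alpha_k)|\,d_j^+\ge0$. Otherwise $\eta_k^+=\eta_k\ge0$.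
\end{proof}

\begin{lemma}\label{lem:orbit}
Let $\mu\le\nu\le\lambda$. If $w\nu\le\lambda$ for all $w\in W_N$, then $w\nu\le\lambda$ for all $w\in W$.
\end{lemma}

\begin{proof}
Let $\eta\in W_N\nu$ be $N$-dominant. By hypothesis $\eta=\lambda-\sum_jd_j\alpha_j^\vee$ with $d_j\ge0$. An index $i$ with $\eta_i<0$ is free. For free $i$, (R3) shows that $d_i$ is also the coefficient of $\alpha_i^\vee$ in $\lambda-\nu$, so $d_i\le a_i$ because $\nu\ge\mu$. Lemma~\ref{lem:free}(b) gives a dominant $\eta^+\in W\nu$ with $\eta^+\le\lambda$, and $w\nu\le\eta^+\le\lambda$ for all $w\in W$ by (R4).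
\end{proof}

The next lemma is the heart of the matter. It plays the lower bound of Lemma~\ref{lem:cost} against an upper bound from Lemma~\ref{lem:free}.

\begin{lemma}\label{lem:key}
If $\tau\in S$, $g\in W$ and $g\tau\in S$, then $g\in W_N$.
\end{lemma}

\begin{proof}
By (R3), $W_N=\bigcap_{i\in F}W_{I\setminus i}$. Suppose that $g\notin W_{I\setminus i}$ for some $i\in F$. Let $\tau=(u,\nu,v)$, and let $m,m'\ge0$ be the coefficients of $\alpha_i^\vee$ in $\nu-\mu$ and in $g\nu-\mu$. The elements $u$ and $ug^{-1}$ do not both lie in $W_{I\setminus i}$, and neither do $v$ and $vg^{-1}$. Adding the bounds of Lemma~\ref{lem:cost} for $\tau$ and $g\tau$ gives $m+m'\ge2$. We show $m+m'\le1$.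

Choose $p\in W_{I\setminus i}$ such that $\eta=p\nu$ is $(I\setminus i)$-dominant. Since $\tau\in S$, we have $\eta=\lambda-\sum_jd_j\alpha_j^\vee$ with $d_j\ge0$, and $d_i=a_i-m$ by (R3). Lemma~\ref{lem:free}(a) gives $\eta_i\ge2m-1$.

\emph{Case $\eta_i\ge0$.} Then $\eta$ is dominant. Put $w=pg^{-1}\notin W_{I\setminus i}$. By (R4), $\varpi_i-w\varpi_i=\sum_jc_j\alpha_j$ with integers $c_j\ge0$. By (R3), $w\varpi_i\ne\varpi_i$; the two vectors have the same length, so $c_i(\alpha_i,\alpha_i)/2=(\varpi_i-w\varpi_i,\varpi_i)>0$, and $c_i\ge1$. Since $g\nu=w^{-1}\eta$ and $p$ fixes $\varpi_i$,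
\[
(g\nu,\varpi_i)=(\eta,w\varpi_i)=(\eta,\varpi_i)-\sum_jc_j\eta_j\le(\nu,\varpi_i)-\eta_i .
\]
Pairing with $\varpi_i$ extracts the coefficient of $\alpha_i^\vee$, so $m'\le m-\eta_i\le m-(2m-1)=1-m$.

\emph{Case $\eta_i<0$.} Then $2m-1<0$, so $m=0$. Lemma~\ref{lem:free}(b) applies with $G=\{i\}$ and shows that $\eta+\alpha_i^\vee$ is a dominant element of $W\nu$. So $g\nu\le\eta+\alpha_i^\vee$ and $m'\le m+1=1$.
\end{proof}

\begin{example}[The threshold $-1$]\label{ex:threshold}
In Example~\ref{ex:A2}, $\lambda_1-2a_1=c-2$. The triple $\tau=(s_1,\lambda,e)$ is admissible for every $c$: the moves $(e,\nu,e)\to(s_2,\nu+\alpha_2^\vee,e)\to(e,\nu+\alpha_2^\vee,e)$ lead from $o$ to $(e,\lambda-\alpha_1^\vee,e)$, and one more move leads to $\tau$. In the same way $(e,\lambda,s_1)$ is admissible. Now $s_1\tau=(e,\lambda-c\alpha_1^\vee,s_1)$. For $c=0$ this is $(e,\lambda,s_1)$, so two admissible triples are exchanged by $s_1$; here $m=m'=1$, and the index $1$ is cutting. For $c=1$ the coefficient of $\alpha_1^\vee$ in $\lambda-\alpha_1^\vee-\mu$ is $0$ while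 the last entry is $s_1$, so $s_1\tau\notin S$ by Lemma~\ref{lem:cost}.
\end{example}

Let $T_J=W_J\times(\mu+Q_J^\vee)\times W_J$, and call a move a \emph{$J$-move} if its root lies in $\Phi_J$. A move between two elements of $T_J$ is a $J$-move, since $s_\alpha\in W_J$ forces $\alpha\in\Phi_J$.

\begin{proposition}\label{prop:intrinsic}
The set $S$ consists of the triples $(u,\nu,v)\in T_J$ that are reached from $o$ by $J$-moves and satisfy $w\nu\le\lambda$ for all $w\in W_N$.
\end{proposition}

\begin{proof}
A triple of this kind has $\mu\le\nu\le\lambda$, so it is admissible by Lemma~\ref{lem:orbit}. Conversely let $\tau=(u,\nu,v)\in S$, and let $(u_1,\nu_1,v_1)$ be any triple on a chain of moves from $o$ to $\tau$. Then $\mu\le\nu_1\le\nu\le\lambda$, so $\alpha_i^\vee$ does not occur in $\nu_1-\mu$ for $i\notin J$. By Lemma~\ref{lem:cost}, $u_1,v_1\in\bigcap_{i\notin J}W_{I\setminus i}=W_J$. So the chain lies in $T_J$ and consists of $J$-moves.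
\end{proof}

\begin{remark}[No cutting index]\label{rem:Nempty}
If $N=\emptyset$, the situation is exactly that of rank one: $\pi$ is an isomorphism of posets from $(S,\preceq)$ onto $E$. Indeed $S=\{(u,\nu,v):o\preceq(u,\nu,v),\ \nu\le\lambda\}$ by Lemma~\ref{lem:orbit}, so a chain of moves between two elements of $S$ stays in $S$. By Lemma~\ref{lem:key}, $\pi$ is injective on $S$; with Lemmas~\ref{lem:positive} and~\ref{lem:Sbasic}(b) it follows that every element of $S$ is positive. By Lemma~\ref{lem:descent}, $\pi$ is order preserving on $S$. Every $(u,\nu,v)\in S$ lies below $(e,\lambda,e)$: shorten $u$ and $v$ to $e$ by moves with $m=0$, then add simple coroots as in Example~\ref{ex:threshold}. So $\pi(S)\subseteq E$, with equality by Lemma~\ref{lem:Sbasic}(a), and the inverse map is order preserving by Lemmas~\ref{lem:lift} and~\ref{lem:Sbasic}(b).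
\end{remark}

\section{Proof of Theorem~\ref{thm:B}}\label{sec:B}

\subsection*{Transporting triples}
Let $f_0:V_J\to V'_{J'}$ be the linear isomorphism with $f_0(\alpha_j^\vee)=\alpha'^\vee_{\sigma j}$. Since the Cartan integers agree, $(q,\alpha_j)=(f_0q,\alpha'_{\sigma j})$ for $q\in V_J$ and $j\in J$, so $f_0s_j=s'_{\sigma j}f_0$ on $V_J$. By (R3), conjugation by $f_0$ is an isomorphism $W_J\to W'_{J'}$, $u\mapsto u'$, and $f_0$ maps the coroots of $\Phi_J=W_J\{\alpha_j\}$ onto those of $\Phi'_{J'}$. Define $\alpha'\in\Phi'_{J'}$ by $\alpha'^\vee=f_0(\alpha^\vee)$. Then $(u\alpha)'=u'\alpha'$, and $\alpha'>0$ if and only if $\alpha>0$, by (R1). Writing $\alpha=w\alpha_j$ gives $(s_\alpha)'=(ws_jw^{-1})'=s_{\alpha'}$. Therefore the bijection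
\[
T_J\to T'_{J'},\qquad\tau=(u,\mu+q,v)\mapsto\tau'=(u',\mu'+f_0q,v')
\]
sends $o$ to $o'$, and $\tau\to\tau_2$ is a $J$-move if and only if $\tau'\to\tau_2'$ is a $J'$-move. It sends $(e,\lambda,e)$ to $(e,\lambda',e)$, because $a_i=a'_{\sigma i}$.

The hypothesis on $N$ enters next. For $j\in N$ and $q\in Q_J^\vee$,
\[
s_j(\mu+q)=\mu+q-\bigl(\mu_j+(q,\alpha_j)\bigr)\alpha_j^\vee,
\]
and $\mu_j=\mu'_{\sigma j}$. So the bijection $\mu+q\mapsto\mu'+f_0q$ intertwines the actions of $W_N$ and $W'_{N'}$; it also preserves $\le$ and sends $\lambda$ to $\lambda'$. Hence $(g\tau)'=g'\tau'$ for $g\in W_N$, and by Proposition~\ref{prop:intrinsic} the map $\tau\mapsto\tau'$ restricts to a bijection $S\to S'$. For $\tau,\tau_1\in S$ we claim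
\begin{equation}\label{eq:star}
\pi(\tau)=\pi(\tau_1)\iff\pi'(\tau')=\pi'(\tau_1').
\end{equation}
If the left side holds, then $\tau_1=g\tau$ with $g\in W$ by Lemma~\ref{lem:fibers}, and $g\in W_N$ by Lemma~\ref{lem:key}; so $\tau_1'=g'\tau'$. The other direction is the same argument for $\Phi'$, since the hypotheses of the theorem are symmetric.

\subsection*{The map of intervals}
For $x\in E$ define $\varphi(x)\in W_{\mathrm{aff}}(\Phi')$ as the alcove $\pi'(\tau')$ for any $\tau\in T_x\cap S$. Such a $\tau$ exists by Lemma~\ref{lem:Sbasic}(a), and the result does not depend on it by \eqref{eq:star}. To carry an edge of the Bruhat graph from $\Phi$ to $\Phi'$ we lift it to a move, transport the move, and descend. Descent needs a positive triple on the side of $\Phi'$, while lifting works from any triple. So we choose the triple on the side of $\Phi'$ first.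

\begin{lemma}\label{lem:edge}
Let $x,y\in E$ with $x<y=rx$, $r$ a reflection. Then $\varphi(y)=r'\varphi(x)$ for a reflection $r'$, and $\varphi(x)<\varphi(y)$.
\end{lemma}

\begin{proof}
Take $\tau\in T_x\cap S$. Lemma~\ref{lem:positive} for $\Phi'$ gives a positive triple in $W'\tau'$ that is reached from $\tau'$ by moves. It lies in $S'$ by Lemma~\ref{lem:Sbasic}(b), so it equals $\tau_1'$ for some $\tau_1\in S$, and $\tau_1\in T_x$ by \eqref{eq:star}. Lemma~\ref{lem:lift} gives a move $\tau_1\to\tau_2$ with $\tau_2\in T_y$. Then $\tau_2\in S$ by Lemma~\ref{lem:Sbasic}(b). Both triples lie in $T_J$, so this is a $J$-move. Thus $\tau_1'\to\tau_2'$ is a move from a positive triple, with $\pi'(\tau_1')=\varphi(x)$ and $\pi'(\tau_2')=\varphi(y)$. Apply Lemma~\ref{lem:descent}.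
\end{proof}

If $x\le y$ in $E$, there is a chain $x=x_0<x_1<\dots<x_k=y$ in which each $x_{l+1}$ is obtained from $x_l$ by a reflection, and all $x_l$ lie in $E$. So $\varphi$ is order preserving. Since $o$ and $(e,\lambda,e)$ are admissible, $\varphi(\theta(\mu))=\pi'(o')=\theta'(\mu')$ and $\varphi(\theta(\lambda))=\pi'(e,\lambda',e)=\theta'(\lambda')$. Hence $\varphi(E)\subseteq E'$. Exchanging $\Phi$ and $\Phi'$ gives an order-preserving map $\psi:E'\to E$ that sends edges to edges. For $x\in E$ and $\tau\in T_x\cap S$ we have $\tau'\in T'_{\varphi(x)}\cap S'$, so $\psi(\varphi(x))=\pi(\tau)=x$; by symmetry $\varphi\psi=\mathrm{id}$. So $\varphi$ is an isomorphism of posets and of Bruhat graphs, and Theorem~\ref{thm:B} is proved.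

\begin{corollary}\label{cor:product}
Let $\mu\le\lambda$ be dominant coweights of $\Phi$.
\begin{itemize}
\item[(a)] Let $K$ run over the connected components of $J$ in the Dynkin diagram, and let $\mu_K,\lambda_K$ be the orthogonal projections of $\mu,\lambda$ to $V_K$. Then $[\theta(\mu),\theta(\lambda)]\cong\prod_K[\theta_K(\mu_K),\theta_K(\lambda_K)]$, where the factor indexed by $K$ is taken in $W_{\mathrm{aff}}(\Phi_K)$.
\item[(b)] If $\lambda-\mu=k\alpha_i^\vee$, then $[\theta(\mu),\theta(\lambda)]$ is isomorphic to the interval $[\theta(0),\theta(k\alpha^\vee)]$ of type $\tilde A_1$.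
\item[(c)] Among the pairs $\mu\le\lambda$ with $\mu_i\ge M_i-1$ for all $i\in J$, the interval depends up to isomorphism only on $\lambda-\mu$.
\end{itemize}
\end{corollary}

\begin{proof}
(a) Let $\Phi'=\Phi_J\subset V_J$ and let $\mu',\lambda'$ be the projections to $V_J$. They have the same pairings with $\Phi_J$ as $\mu,\lambda$, and $\lambda'-\mu'=\lambda-\mu$. So they are dominant coweights of $\Phi_J$ with the same data, and Theorem~\ref{thm:B} applies with $\sigma=\mathrm{id}$. Now use (R6). (b) For $k=0$ both intervals are points. For $k\ge1$ both sides have $|J|=1$, coefficient $k$, and $N=\emptyset$ by \eqref{eq:M}, since $M_i=0$. (c) By \eqref{eq:M} the condition says $N=\emptyset$.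
\end{proof}

\section{The polytope and the proof of Theorem~\ref{thm:C}}\label{sec:C}

Let $\Phi,\Phi'$ be irreducible and normalized, $P=P^{\Phi^\vee}_{\mu,\lambda}$ and $P'=P^{\Phi'^\vee}_{\mu',\lambda'}$. The polytope $P$ is a point if and only if $J=\emptyset$, since it contains $\mu$ and $\lambda$; the theorem holds trivially if $J$ or $J'$ is empty, so we assume both nonempty.

\subsection{Inequalities and facets}
The cone $C$ is spanned by the simple coroots, $\overline D$ is cut out by the simple roots, and $(\rho^\vee,\alpha_i)=1$. So $P$ is the set of points $v$ of the parallelepiped with $(v,\alpha_i)\ge-1$ for all $i\in I$, and by the discussion of \eqref{eq:coord} only the inequalities with $i\in N$ are needed. Let $(\omega_i)_{i\in J}$ be the basis of $V_J$ dual to $(\alpha_j^\vee)_{j\in J}$. The space $V_J$ is the orthogonal sum of the $V_K$ over the connected components $K$ of $J$, and $\omega_i,\alpha_i\in V_K$ for $i\in K$. For $K$ a component of $J$, or $K=J$, put $N_K=N\cap K$, $\beta_K=\sum_{i\in K}a_i\alpha_i^\vee$, $C_K=\sum_{i\in K}\mathbb R_{\ge0}\alpha_i^\vee$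 and
\[
Q_K=\{q\in V_K:\ 0\le(q,\omega_i)\le a_i\ \ (i\in K),\quad(q,\alpha_i)\ge-1-\mu_i\ \ (i\in N_K)\}.
\]
Then $P=\mu+Q_J$, and $Q_J$ is the product of the $Q_K$ over the components. We call the inequalities indexed by $N_K$ \emph{cuts}. Note that $\mu_i+(\beta_K,\alpha_i)=\lambda_i$ for $i\in K$.

Recall the following about a full-dimensional polytope $Q$ in a Euclidean space, given by finitely many inequalities $(q,\xi)\ge b$ with $\xi\ne0$. The \emph{normal ray} of a facet is the set $\mathbb R_{>0}\xi$ of vectors whose pairing with $Q$ is minimal exactly on the facet; it determines the facet. Every facet is the locus of equality in $Q$ of one of the inequalities. Conversely, if a point $z$ violates one inequality and satisfies all the others, then that inequality defines a facet: the segment from an interior point of $Q$ to $z$ meets its hyperplane at a point where all other inequalities are strict.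

\begin{lemma}\label{lem:facets}
Let $K$ be a component of $J$, or $K=J$.
\begin{itemize}
\item[(a)] Near $0$ the polytope $Q_K$ coincides with $C_K$, and near $\beta_K$ with $\beta_K-C_K$. In particular $Q_K$ is full-dimensional in $V_K$. The facets through $0$ have the normal rays of the $\omega_i$, and those through $\beta_K$ have the normal rays of the $-\omega_i$, $i\in K$.
\item[(b)] The normal rays of $Q_K$ are the rays of the vectors in $\mathcal N_K=\{\pm\omega_i:i\in K\}\cup\{\alpha_i:i\in N_K\}$, and these rays are pairwise distinct. For $i\in N_K$ the ray of $-\alpha_i$ is not a normal ray.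
\item[(c)] $\max_{Q_K}(\cdot,\omega_i)=a_i$ for $i\in K$, and $\min_{Q_K}(\cdot,\alpha_i)=-1-\mu_i$ for $i\in N_K$.
\end{itemize}
\end{lemma}

\begin{proof}
(a) The points $0$ and $\beta_K$ satisfy the cuts strictly, because $\mu_i,\lambda_i\ge0>-1$, and $a_i>0$ for $i\in K$. So near $0$ only the inequalities $(q,\omega_i)\ge0$ are active, and near $\beta_K$ only $(q,\omega_i)\le a_i$.

(b), (c) The rays of the $\pm\omega_i$ are normal rays by (a), and $(\beta_K,\omega_i)=a_i$. Let $i\in N_K$ and $z=\beta_K-a_i\alpha_i^\vee$. This point lies in the parallelepiped. It violates the $i$-th cut, as $\mu_i+(z,\alpha_i)=\lambda_i-2a_i<-1$, and it satisfies the $j$-th cut for $j\ne i$, as $\mu_j+(z,\alpha_j)=\lambda_j+a_i|(\alpha_i^\vee,\alpha_j)|\ge0$. So the $i$-th cut defines a facet, and the minimum in (c) is attained. By \eqref{eq:M}, $M_i=\mu_i-(\lambda_i-2a_i)>0$, so $i$ is adjacent to some $j\in J$, and $j\in K$. Thus $\alpha_i$ pairs nontrivially with both $\alpha_i^\vee$ and $\alpha_j^\vee$, whereas each $\omega_k$ pairs nontrivially with only one simple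 coroot in $V_K$. So $\alpha_i$ is not proportional to any $\omega_k$. The remaining claims follow from the linear independence of the simple roots and of the $\omega_k$.
\end{proof}

An isometry of polytopes need not send $\mu$ to $\mu'$. A segment can be flipped, and if $J$ consists of two nonadjacent indices, then $P$ is a rectangle whose four corners look alike. So we first recover the components from the angles between facets, and then recognize $0$ and $\beta_K$ within each component. Both steps rest on the following positivity.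

\begin{lemma}\label{lem:omega}
If $i,j$ lie in the same component $K$ of $J$, then $(\omega_i,\omega_j)>0$. The connected components of the graph on $\mathcal N_J$ that joins nonorthogonal vectors are the sets $\mathcal N_K$, and $\mathcal N_K$ spans $V_K$.
\end{lemma}

\begin{proof}
Write $\omega_i=\sum_{k\in K}c_k\alpha_k^\vee$; then $c_k=(\omega_i,\omega_k)$. Split $\omega_i=\omega^+-\omega^-$ according to the signs of the $c_k$. We have $(\omega_i,\omega^-)\ge0$ because $(\omega_i,\alpha_k^\vee)\ge0$ for all $k$, and $(\omega^+,\omega^-)\le0$ because distinct simple coroots have nonpositive inner product. So $0\le(\omega_i,\omega^-)=(\omega^+,\omega^-)-(\omega^-,\omega^-)\le-(\omega^-,\omega^-)$, and all $c_k\ge0$. If $c_k=0$, then $0\le(\omega_i,\alpha_k^\vee)=\sum_{l\ne k}c_l(\alpha_l^\vee,\alpha_k^\vee)\le0$, so $c_l=0$ for all $l\in K$ adjacent to $k$. As $K$ is connected, this would give $\omega_i=0$. Hence all $c_k>0$. It follows that the vectors $\pm\omega_i$, $i\in K$, are pairwise joined in the graph, and $\alpha_i$ is joined to $\omega_i$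 since $(\alpha_i,\omega_i)>0$. Vectors from different components are orthogonal.
\end{proof}

\subsection{Proof of Theorem~\ref{thm:C}}
\emph{If.} Given $\sigma$, the linear map $V_J\to V'_{J'}$ with $\alpha_j^\vee\mapsto\alpha'^\vee_{\sigma j}$ is an isometry. It sends $\omega_j$ to $\omega'_{\sigma j}$, and $\alpha_j=2\alpha_j^\vee/(\alpha_j^\vee,\alpha_j^\vee)$ to $\alpha'_{\sigma j}$. So it matches the inequalities of $Q_J$ with those of $Q'_{J'}$.

\medskip
\emph{Only if.} Let $f:P\to P'$ be a distance-preserving bijection.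

\emph{Step 1: $f$ is affine.} Choose an affine basis $p_0,\dots,p_d\in P$ of the affine hull $\mu+V_J$. By polarization, $(f(p)-f(p_0),f(p')-f(p_0))=(p-p_0,p'-p_0)$ for $p,p'\in P$. So there is an affine isometric embedding $\tilde f:\mu+V_J\to V'$ with $\tilde f(p_l)=f(p_l)$ for all $l$. For $p\in P$, the vector $\tilde f(p)-f(p_0)$ is the orthogonal projection of $f(p)-f(p_0)$ to the span of the $f(p_l)-f(p_0)$, since both have the same inner products with these vectors; both have length $|p-p_0|$, so they are equal. Thus $f$ extends to an affine isometry from $\mu+V_J$ onto the affine hull $\mu'+V'_{J'}$ of $P'$. Let $g:V_J\to V'_{J'}$ be its linear part.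

\emph{Step 2: splitting into components.} The map $g$ sends normal rays bijectively to normal rays and preserves orthogonality. By Lemmas~\ref{lem:facets}(b) and~\ref{lem:omega} it induces a bijection $K\mapsto K'$ of components with $gV_K=V'_{K'}$; in particular $|K|=|K'|$. We have $Q'_{J'}=\gamma+gQ_J$ with $\gamma=f(\mu)-\mu'$. Projecting to $V'_{K'}$ gives $Q'_{K'}=\gamma_{K'}+gQ_K$, where $\gamma_{K'}$ is the projection of $\gamma$. Let $f_K(q)=\gamma_{K'}+gq$, an isometry $Q_K\to Q'_{K'}$. Fix $K$.

\emph{Step 3: the point $z=f_K^{-1}(0)$ is $0$ or $\beta_K$.} By Lemma~\ref{lem:facets}(a), the normal rays of the facets of $Q_K$ through $z$ are the $|K|$ rays of the vectors $g^{-1}\omega'_j$, $j\in K'$, and the negatives of these rays are normal rays too. By Lemma~\ref{lem:facets}(b), none of them is the ray of an $\alpha_i$, so each is the ray of some $\pm\omega_i$, $i\in K$. By Lemma~\ref{lem:omega} the vectors $g^{-1}\omega'_j$ have pairwise positive inner products, while $(\omega_i,-\omega_k)<0$ for $i,k\in K$. So all signs agree, and the rays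 are those of all $\omega_i$ or of all $-\omega_i$. In the first case $(z,\omega_i)=0$ for all $i\in K$ and $z=0$; in the second $(z,\omega_i)=a_i$ for all $i\in K$ and $z=\beta_K$.

\emph{Step 4: a linear isometry $g_K$ with $g_KQ_K=Q'_{K'}$.} If $z=0$, then $\gamma_{K'}=0$ and we take $g_K=g|_{V_K}$. Let $z=\beta_K$. By Step 3, $g$ maps the rays of the $\pm\omega_i$ onto the rays of the $\pm\omega'_j$, so it maps the rays of the $\alpha_i$, $i\in N_K$, to rays of vectors $\alpha'_j$, $j\in N'_{K'}$. On the other hand $f_K$ maps a neighborhood of $\beta_K$ in $Q_K$ onto a neighborhood of $0$ in $Q'_{K'}$, so $g(-C_K)=C'_{K'}$ by Lemma~\ref{lem:facets}(a). Comparing extreme rays, each $g\alpha_i$, $i\in K$, is a negative multiple of a simple root of $\Phi'$. No vector is both a positive and a negative multiple of simple roots, so $N_K=\emptyset$. Then $Q_K$ is a parallelepiped, invariant under $q\mapsto\beta_K-q$, and $q\mapsto f_K(\beta_K-q)$ is an isometry $Q_K\to Q'_{K'}$ fixing the origin. We take it as $g_K$; it equals $-g|_{V_K}$.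

\emph{Step 5: simple coroots go to simple coroots.} By Lemma~\ref{lem:facets}(a), $g_KC_K=C'_{K'}$, so there is a bijection $\sigma:K\to K'$ such that $g_K\alpha_i^\vee$ is a positive multiple of $\alpha'^\vee_{\sigma i}$. It remains to find the multiple. The edge $Q_K\cap\mathbb R_{\ge0}\alpha_i^\vee$ has the form $\{x\alpha_i^\vee:0\le x\le e_i\}$ with $e_i>0$. A cut may shorten it: for the pentagon in Figure~\ref{fig:A2}, $e_2=1$ while $a_2=2$. But the conditions on $x\ge0$ are $x\le a_i$ and $x(\alpha_i^\vee,\alpha_j)\ge-1-\mu_j$ for $j\in N_K$, with integer coefficients, so $e_i$ is rational. Since $g_K$ maps this edge onto the corresponding edge of $Q'_{K'}$, we get $e_i|\alpha_i^\vee|=e'_{\sigma i}|\alpha'^\vee_{\sigma i}|$, so $|\alpha_i^\vee|^2/|\alpha'^\vee_{\sigma i}|^2$ is the square of a rational number. By the normalization and (R1), squared lengths of coroots lie in $\{2,1,\tfrac23\}$. The quotients of distinct elements of this set are $2$, $3$, $\tfrac32$ and their inverses, and none of these is a rational square. Hence $|\alpha_i^\vee|=|\alpha'^\vee_{\sigma i}|$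 and $g_K\alpha_i^\vee=\alpha'^\vee_{\sigma i}$.

\emph{Step 6: reading off the data.} The sum $f_0=\bigoplus_Kg_K:V_J\to V'_{J'}$ is a linear isometry with $f_0\alpha_i^\vee=\alpha'^\vee_{\sigma i}$ for a bijection $\sigma:J\to J'$, and $f_0Q_J=Q'_{J'}$. So $\sigma$ preserves the inner products of simple coroots, $f_0\omega_i=\omega'_{\sigma i}$ and $f_0\alpha_i=\alpha'_{\sigma i}$. The map $f_0$ matches the normal rays other than those of the $\pm\omega_i$ with those other than the rays of the $\pm\omega'_j$, so $\sigma(N)=N'$ by Lemma~\ref{lem:facets}(b). By Lemma~\ref{lem:facets}(c), $a_i=a'_{\sigma i}$ for $i\in J$ and $-1-\mu_i=-1-\mu'_{\sigma i}$ for $i\in N$. This proves Theorem~\ref{thm:C}, and with it Theorem~\ref{thm:A}.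

\begin{remark}
Irreducibility and the normalization are used only in Step 5, and Theorem~\ref{thm:A} needs the normalization. Let $\Phi,\Phi'$ be of rank one with $|\alpha^\vee|=2|\alpha'^\vee|$. The segments from $0$ to $\alpha^\vee$ and from $0$ to $2\alpha'^\vee$ are isometric, while the intervals have $4$ and $8$ elements by Example~\ref{ex:A1}.
\end{remark}

\section{The converse and the size of the shift}\label{sec:sharp}

Theorem~\ref{thm:B} asks for equal Cartan integers, while an isometry also sees the lengths of coroots. The gap is real.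

\begin{proposition}\label{prop:converse}
The converse of Theorem~\ref{thm:A} is false, and Theorem~\ref{thm:B} applies to pairs whose polytopes are not isometric.
\end{proposition}

\begin{proof}
Let $\Phi$ be normalized of type $B_2$, with $\alpha_1^\vee$ long and $\alpha_2^\vee$ short, and let $\mu=2\rho^\vee$, so that $\mu_1=\mu_2=2$. All Cartan integers are at least $-2$, so $\mu+\alpha_1^\vee$ and $\mu+\alpha_2^\vee$ are dominant. The pairs $\mu\le\mu+\alpha_1^\vee$ and $\mu\le\mu+\alpha_2^\vee$ have $J=\{1\}$ and $J'=\{2\}$, Cartan matrix $(2)$, coefficient $1$, and $N=N'=\emptyset$ by \eqref{eq:M}. By Theorem~\ref{thm:B}, $[\theta(\mu),\theta(\mu+\alpha_1^\vee)]\cong[\theta(\mu),\theta(\mu+\alpha_2^\vee)]$. The polytopes are segments of lengths $\sqrt2$ and $1$.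
\end{proof}

To tell intervals apart we count \emph{coatoms}, the elements of $E$ covered by $\theta(\lambda)$.

\begin{lemma}\label{lem:coatoms}
Let $\lambda$ be a dominant coweight of any $\Phi$. The elements covered by $\theta(\lambda)$ in the Bruhat order are the alcoves $s_j(\lambda+A_0)$ and $\lambda+s_jA_0$, $j\in I$.
\end{lemma}

\begin{proof}
We use the triples for the class $\lambda+Q^\vee$ and put $\tau_\lambda=(e,\lambda,e)$. The listed alcoves are $\pi(s_j,\lambda,e)$ and $\pi(e,\lambda,s_j)$. These triples are positive, of height $h(\tau_\lambda)-1$, and a move with $m=0$ leads from each to $\tau_\lambda$. By Lemma~\ref{lem:descent}, \eqref{eq:length} and (R6), the listed alcoves are covered by $\theta(\lambda)$.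

Conversely let $y$ be covered by $\theta(\lambda)$, so that $y=r\theta(\lambda)$ and $\ell(y)=\ell(\theta(\lambda))-1$. Take a positive $\tau\in T_y$ (Lemma~\ref{lem:positive}) and a move $\tau\to\tau_2\in T_{\theta(\lambda)}$ (Lemma~\ref{lem:lift}). By \eqref{eq:length} and Lemma~\ref{lem:movebasic}(b),
\[
\ell(\theta(\lambda))\ge h(\tau_2)+\ell(w_0)\ge h(\tau)+1+\ell(w_0)=\ell(y)+1=\ell(\theta(\lambda)).
\]
So $\tau_2$ is positive and $h(\tau_2)=h(\tau)+1$. The only positive element of $T_{\theta(\lambda)}$ is $\tau_\lambda$: for $g\ne e$ there is $\alpha>0$ with $\gamma=-g^{-1}\alpha>0$, and $n(g\tau_\lambda,\alpha)=-n(\tau_\lambda,\gamma)=-(\lambda_\gamma+1)<0$. Hence $\tau_2=\tau_\lambda$, and $\tau=(s_\alpha,\lambda-m\alpha^\vee,e)$ or $\tau=(e,\lambda-m\alpha^\vee,s_\alpha)$ with $\alpha>0$, $m\ge0$ and $2m(\rho,\alpha^\vee)+\ell(s_\alpha)=1$. This forces $m=0$ and $\ell(s_\alpha)=1$, so $\alpha$ is simple.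
\end{proof}

\begin{proposition}\label{prop:shift}
If $\overline D-\rho^\vee$ is replaced by $\overline D-2\rho^\vee$ in the definition of the polytope, then the statement of Theorem~\ref{thm:A} fails for $\Phi=\Phi'$ of type $A_2$. Precisely, fix $b\ge0$ in Example~\ref{ex:A2}. The modified polytopes for $c=0$ and $c=2$ are translates of each other, while the interval has at most $3$ coatoms for $c=0$ and exactly $4$ for $c=2$.
\end{proposition}

\begin{proof}
The modified polytope is the part of the parallelogram where $(v,\alpha_1)\ge-2$ and $(v,\alpha_2)\ge-2$. By \eqref{eq:A2} it is the whole parallelogram for both values of $c$.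

The coatoms of $E$ are those alcoves of Lemma~\ref{lem:coatoms} that lie above $\theta(\mu)$. For $c=0$ we have $\lambda_1=0$, so $s_1\lambda=\lambda$ and $s_1(\lambda+A_0)=\lambda+s_1A_0$. At most three alcoves remain.

Let $c=2$, so that $\mu=(2,b)$ and $\lambda=(2,b+3)$. The alcove $\lambda+s_jA_0$ lies in $\overline D$: for $z\in A_0$ we have $(\lambda+s_jz,\alpha_j)=\lambda_j-(z,\alpha_j)>0$ because $\lambda_j\ge1$, and $(\lambda+s_jz,\alpha_k)=\lambda_k+(z,s_j\alpha_k)>0$ for $k\ne j$. The alcove $s_j(\lambda+A_0)$ lies in the chamber $s_j\overline D$. Since the chambers $\overline D$, $s_1\overline D$, $s_2\overline D$ have disjoint interiors and $s_1A_0\ne s_2A_0$, the four alcoves are distinct. The coweights $\lambda-\alpha_1^\vee=(0,b+4)$ and $\lambda-\alpha_2^\vee=(3,b+1)$ are dominant and $\ge\mu$, so $\theta(\mu)\le\theta(\lambda-\alpha_j^\vee)$ for $j=1,2$ by Lemma~\ref{lem:dominance}. From the positive triple $(e,\lambda-\alpha_j^\vee,e)$, moves with $m=1$ lead to $(s_j,\lambda,e)$ and to $(e,\lambda,s_j)$. By Lemma~\ref{lem:descent}, $\theta(\lambda-\alpha_j^\vee)$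 lies below $s_j(\lambda+A_0)$ and below $\lambda+s_jA_0$. So all four alcoves lie in $E$.
\end{proof}

\begin{thebibliography}{1}

\bibitem{Lib}
Nicol\'as Libedinsky,
\emph{Polytopal invariance for Lusztig's $q$-weight multiplicities},
arXiv:2610.14275 (2026).

\end{thebibliography}
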